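\title{Convex bodies that are affinely invariant under $\lambda$-Steiner symmetrization}

\begin{abstract}
The $\lambda$-Steiner symmetrization of a convex body slides every chord parallel to a unit vector $u$ along its line until the hyperplane $u^\perp$ divides it in the ratio $\lambda:(1-\lambda)$. For $\lambda=\frac12$ this is Steiner symmetrization, and for $\lambda=0$ it is shaking. We determine the convex bodies in $\mathbb R^n$, $n\ge2$, all of whose $\lambda$-symmetrals are affine images of the body itself: they are the ellipsoids, with $\lambda=\frac12$, and the triangles, with $n=2$ and $\lambda=0$. For $n\ge3$ this proves a conjecture posed in a paper of Kipp and Sagmeister. The classification follows from a more general theorem: every closed, affine-invariant family of convex bodies that is stable under all $\lambda$-symmetrizations contains a simplex if $\lambda=0$, and an explicit body made of two half-ellipsoids if $\lambda>0$. For $\lambda>0$ the proof minimizes an affine-invariant functional of the chord lengths and tests the minimizer with a small shear followed by the opposite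 shear.
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $n\ge2$ and let $\mathcal K^n_n$ be the set of convex bodies in $\mathbb R^n$, that is, compact convex sets with nonempty interior. We write $|\cdot|$ for the Euclidean norm and for Lebesgue measure, $B^n$ for the closed unit ball, and $P_{u^\perp}$ for the orthogonal projection onto the hyperplane $u^\perp$. For $K\in\mathcal K^n_n$, a unit vector $u\in\mathbb S^{n-1}$ and $x\in P_{u^\perp}K$, the \emph{chord} of $K$ over $x$ is the segment $K\cap(x+\mathbb Ru)$, and $\ell(x)$ is its length. For $\lambda\in[0,\frac12]$ the \emph{$\lambda$-Steiner symmetral} of $K$ in direction $u$ is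
\begin{equation}\label{eq:def}
S^\lambda_uK=\{x+tu:\ x\in P_{u^\perp}K,\ -\lambda\ell(x)\le t\le(1-\lambda)\ell(x)\}.
\end{equation}
The operation keeps the length of every chord and forgets its position: the chord is moved along its line so that the fraction $\lambda$ lies below $u^\perp$ and the fraction $1-\lambda$ above. The value $\lambda=\frac12$ gives classical Steiner symmetrization, and $\lambda=0$ gives shaking onto $u^\perp$. Replacing $\lambda$ by $1-\lambda$ in \eqref{eq:def} has the same effect as replacing $u$ by $-u$, so nothing is lost by taking $\lambda\le\frac12$.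

Which bodies does this operation leave unchanged in every direction? Taken literally, the question is too rigid. If $S^{1/2}_uK=K$ for all $u$, then $K$ is invariant under all reflections in hyperplanes through $0$, hence under the orthogonal group, and $K$ is a ball centered at $0$. If $\lambda<\frac12$, then $S^\lambda_uK=S^\lambda_{-u}K$ forces $\lambda\ell=(1-\lambda)\ell$, so no body qualifies. On the other hand, the operation is compatible with affine maps (Lemma~\ref{lem:affine}), and this suggests asking only that the affine shape be preserved. A body $K\in\mathcal K^n_n$ is called \emph{$\lambda$-invariant} if for every $u\in\mathbb S^{n-1}$ there are $A\in\mathrm{GL}(n,\mathbb R)$ and $c\in\mathbb R^n$ with $S^\lambda_uK=AK+c$. Below, an \emph{affine image} always means an image under an invertible affine map.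

\begin{example}[Ellipsoids are $\frac12$-invariant]\label{ex:ellipsoid}
Let $K=\{y:\langle Q(y-c),y-c\rangle\le1\}$ with $Q$ positive definite. The endpoints of a chord parallel to $u$ are the roots of a quadratic polynomial along the line, so the midpoint $z$ of the chord satisfies $\langle Qu,z-c\rangle=0$. Since $\langle Qu,u\rangle>0$, this hyperplane has the form $\{x+\alpha(x)u:x\in u^\perp\}$ with $\alpha$ affine, and $S^{1/2}_uK$ is the image of $K$ under the invertible affine map $x+tu\mapsto x+(t-\alpha(x))u$.
\end{example}

\begin{example}[Triangles are $0$-invariant]\label{ex:triangle}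
Let $K\subset\mathbb R^2$ be a triangle. If $u$ is not parallel to a side, the vertices project to three distinct points of the line $u^\perp$; the function $\ell$ vanishes at the outer two and is affine on either side of the middle one. If $u$ is parallel to a side, $\ell$ is affine and vanishes at one end of the projection. In both cases the region $0\le t\le\ell(x)$ is a triangle, and any two triangles are affine images of each other.
\end{example}

Neither example is stable. For the ball and $u=e_n$ we have $\ell(x)=2\sqrt{1-|x|^2}$, so for $\lambda\in(0,\frac12]$ the symmetral $S^\lambda_{e_n}B^n$ is, up to a stretch by the factor $2$ along $e_n$, the body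
\[
E_\lambda=\Big\{(x,t)\in\mathbb R^{n-1}\times\mathbb R:\ |x|\le1,\ -\lambda\sqrt{1-|x|^2}\le t\le(1-\lambda)\sqrt{1-|x|^2}\Big\}.
\]
It consists of two half-ellipsoids of heights $\lambda$ and $1-\lambda$ glued along a unit ball of dimension $n-1$. For $\lambda<\frac12$ the midpoints of its vertical chords are not on a hyperplane, so it is not an ellipsoid. As for simplices, a tetrahedron has a shadow that is a parallelogram, and shaking in that direction turns the shadow into a facet (Proposition~\ref{prop:simplex}). One is led to guess that in dimension $n\ge3$ only ellipsoids survive. This is the conjecture posed in \cite{KS}: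
\begin{quote}
\emph{Let $n\ge3$, $K\in\mathcal K^n_n$ and $\lambda\in[0,\frac12]$ be such that $K$ is $\lambda$-invariant. Then $\lambda=\frac12$ and $K$ is an ellipsoid.}
\end{quote}
We prove it, together with the planar classification.

\begin{theorem}\label{thm:A}
Let $n\ge2$, $K\in\mathcal K^n_n$ and $\lambda\in[0,\frac12]$. Then $K$ is $\lambda$-invariant if and only if either $\lambda=\frac12$ and $K$ is an ellipsoid, or $n=2$, $\lambda=0$ and $K$ is a triangle. In particular, the conjecture holds.
\end{theorem}

The difficulty is that the affine maps in the definition of invariance may depend on $u$ in an uncontrolled way. We avoid them by using only one consequence of invariance: the family of all affine images of $K$ is stable under every $S^\lambda_u$. Any such family, whether or not it consists of a single affine shape, contains a specific body. We equip $\mathcal K^n_n$ with the Hausdorff metric.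

\begin{theorem}\label{thm:B}
Let $n\ge2$ and $\lambda\in[0,\frac12]$. Let $\mathcal C\subset\mathcal K^n_n$ be nonempty, closed in $\mathcal K^n_n$, invariant under all invertible affine maps, and such that $S^\lambda_uL\in\mathcal C$ for all $L\in\mathcal C$ and $u\in\mathbb S^{n-1}$. If $\lambda>0$, then $E_\lambda\in\mathcal C$. If $\lambda=0$, then $\mathcal C$ contains a simplex.
\end{theorem}

So a $\lambda$-invariant body is an affine image of $E_\lambda$ or a simplex, and Theorem~\ref{thm:A} follows by testing these candidates in one direction each. Applied to the smallest family that contains a given body, Theorem~\ref{thm:B} yields an approximation statement.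

\begin{corollary}\label{cor:C}
Let $n\ge2$ and $\lambda\in[0,\frac12]$. For every $K\in\mathcal K^n_n$ there are finite iterates $K_j=S^\lambda_{u_{j,m_j}}\cdots S^\lambda_{u_{j,1}}K$ and invertible affine maps $\Phi_j$ such that $\Phi_jK_j\to E_\lambda$ if $0<\lambda\le\frac12$, and $\Phi_jK_j$ converges to a simplex if $\lambda=0$.
\end{corollary}

Both halves of Theorem~\ref{thm:B} are proved by extremizing a continuous affine-invariant functional over $\mathcal C$; closedness and affine invariance give the compactness that makes the extremum exist (Section~\ref{sec:prelim}). Closedness cannot be dropped. For a polytope, $\ell$ is a minimum of finitely many affine functions on a polytope, so polytopes form an affine-invariant family stable under all $S^\lambda_u$, and this family does not contain $E_\lambda$. The case $\lambda=0$ is really different from the limit $\lambda\to0$: the triangles form a family as in Theorem~\ref{thm:B} (Example~\ref{ex:triangle} and Lemma~\ref{lem:class}), and the half-disk is not among them. For $\lambda>0$ the functional is built from covariances (Sections~\ref{sec:step}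 and~\ref{sec:positive}); for $\lambda=0$ it is the relative volume of a largest inscribed simplex (Section~\ref{sec:zero}). Section~\ref{sec:class} deduces Theorem~\ref{thm:A} and Corollary~\ref{cor:C}.

\section{Affine maps, continuity and compactness}\label{sec:prelim}

Let $L\in\mathcal K^n_n$ and $u\in\mathbb S^{n-1}$. The chord length $\ell$ is concave on $P_{u^\perp}L$, because a convex combination of two chords lies in $L$. It is upper semicontinuous, because limits of endpoints of chords over $x_k\to x$ are points of $L$ over $x$. Hence $S^\lambda_uL$ is convex and compact, and Fubini's theorem gives $|S^\lambda_uL|=\int\ell=|L|>0$. So $S^\lambda_u$ maps $\mathcal K^n_n$ to itself and preserves volume. We extend $\ell$ by $0$ to all of $u^\perp$.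

\begin{lemma}\label{lem:affine}
Let $\Phi y=Ay+c$ be an invertible affine map, $u\in\mathbb S^{n-1}$, $u'=Au/|Au|$ and $\mu\in[0,\frac12]$. Then $S^\mu_{u'}(\Phi L)=\Psi(S^\mu_uL)$ for an affine map $\Psi$ whose linear part has determinant $\det A$.
\end{lemma}

\begin{proof}
For $x\in u^\perp$ the map $\Phi$ sends the line $x+\mathbb Ru$ to the line through $P_{u'^\perp}(Ax+c)$ parallel to $u'$, and it multiplies lengths along these lines by $|Au|$. So the chord of $\Phi L$ over $P_{u'^\perp}(Ax+c)$ has length $|Au|\,\ell(x)$. Since $t|Au|u'=tAu$, we get $S^\mu_{u'}(\Phi L)=B(S^\mu_uL)+P_{u'^\perp}c$, where for $x\in u^\perp$ and $t\in\mathbb R$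
\[
B(x+tu)=P_{u'^\perp}Ax+tAu=A\Big(x+\Big(t-\frac{\langle Ax,u'\rangle}{|Au|}\Big)u\Big).
\]
Thus $B$ is $A$ composed with a shear along $u$, which has determinant $1$.
\end{proof}

As $u$ runs through the sphere, so does $u'$. Hence an affine image of a $\lambda$-invariant body is $\lambda$-invariant.

For a random vector $Y$ let $\operatorname{Cov}(Y)$ be its covariance matrix; recall $\operatorname{Cov}(AY+c)=A\operatorname{Cov}(Y)A^{T}$. We write $\operatorname{Cov}(L)$ for the covariance of the uniform distribution on a body $L$, and $\operatorname{Cov}(f)$ for that of a probability density $f$. The quotient $\det\operatorname{Cov}(L)/|L|^2$ is affine-invariant, since numerator and denominator both scale by $(\det A)^2$; it measures how spread out $L$ is for its volume. We need a version that does not see the positions of the chords, so that $S^\lambda_u$ leaves it unchanged, and we therefore evaluate it on the Steiner symmetral: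
\[
G(L,u)=\frac{\det\operatorname{Cov}(S^{1/2}_uL)}{|L|^2}.
\]
Lemma~\ref{lem:affine} gives $G(\Phi L,u')=G(L,u)$. If $X+T'u$ is uniform on $S^{1/2}_uL$ with $X\in u^\perp$, then $X$ has density $\ell/|L|$; the reflection in $u^\perp$ shows that $T'$ has mean $0$ and is uncorrelated with $X$; and $E\,T'^2=|L|^{-1}\int\ell^3/12$. Therefore
\begin{equation}\label{eq:G}
G(L,u)=\frac{1}{12\,|L|^{3}}\int_{u^\perp}\ell^3\,dx\cdot\det\operatorname{Cov}\big(\ell/|L|\big).
\end{equation}

The Hausdorff distance of two compact sets $L,M$ is the least $\eta\ge0$ with $L\subset M+\eta B^n$ and $M\subset L+\eta B^n$. If compact convex sets $L_k$ converge to $L$, then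
\begin{enumerate}
\item[(H1)] every compact set disjoint from $L$ is disjoint from $L_k$ for large $k$;
\item[(H2)] every compact subset of $\operatorname{int}L$ lies in $L_k$ for large $k$.
\end{enumerate}
Property (H1) is immediate from the definition. For (H2), let $y+2\eta B^n\subset L\subset L_k+\eta B^n$. If $y\notin L_k$, a unit vector $w$ separates: $\langle z,w\rangle<\langle y,w\rangle$ for $z\in L_k$, and then $y+2\eta w\notin L_k+\eta B^n$, a contradiction. Since the boundary of a convex set is a null set, the indicator functions of the $L_k$ converge almost everywhere to that of $L$, and volume is continuous. We also use two textbook theorems. \emph{Blaschke's selection theorem}: a uniformly bounded sequence of nonempty compact convex sets has a subsequence converging to a compact convex set. \emph{John's theorem}: every $L\in\mathcal K^n_n$ has an affine image $L'$ with $B^n\subset L'\subset nB^n$.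

\begin{lemma}\label{lem:cont}
The function $G$ is continuous on $\mathcal K^n_n\times\mathbb S^{n-1}$, and for fixed $u$ and $\lambda$ the map $S^\lambda_u$ is continuous on $\mathcal K^n_n$.
\end{lemma}

\begin{proof}
Let $L_k\to L$ in $\mathcal K^n_n$ and $u_k\to u$. Choose rotations $R_k\to\mathrm{Id}$ with $R_ku_k=u$. Then $R_kL_k\to L$ and $G(L_k,u_k)=G(R_kL_k,u)$, so we may assume $u_k=u$. Let $\ell_k$ and $\ell$ be the chord lengths of $L_k$ and $L$.

If $x$ lies in the relative interior of $P_{u^\perp}L$, the line $x+\mathbb Ru$ meets $\operatorname{int}L$, so the chord $\{x+tu:a\le t\le b\}$ of $L$ has $a<b$ and lies in $\operatorname{int}L$ except for its endpoints. For $\eta>0$ and large $k$, the chord of $L_k$ over $x$ contains the parameter interval $[a+\eta,b-\eta]$ by (H2) and is contained in $(a-\eta,b+\eta)$ by (H1). If $x\notin P_{u^\perp}L$, the line misses $L_k$ for large $k$ by (H1). Thus $\ell_k\to\ell$ almost everywhere on $u^\perp$, boundedly and with uniformly bounded supports. By \eqref{eq:G}, $G(L_k,u)$ is a continuous function of $\int\ell_k^3$ and of the moments $\int x^\alpha\ell_k$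 with $|\alpha|\le2$, so $G(L_k,u)\to G(L,u)$ by dominated convergence.

The same description of the chords shows that the indicators of $S^\lambda_uL_k$ converge to that of $S^\lambda_uL$ almost everywhere. By Blaschke's theorem every subsequence of $(S^\lambda_uL_k)$ has a further subsequence converging to a compact convex set $M$. Along it the indicators also converge almost everywhere to that of $M$, so $M$ and $S^\lambda_uL$ differ by a null set, and $|M|=|L|>0$. Two convex bodies that differ by a null set are equal: each is the closure of its interior, so a point of one outside the other would give an open ball in the difference. Hence $M=S^\lambda_uL$ for every such limit, and $S^\lambda_uL_k\to S^\lambda_uL$.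
\end{proof}

\begin{lemma}\label{lem:extrema}
Let $\mathcal C\subset\mathcal K^n_n$ be nonempty, closed in $\mathcal K^n_n$ and affine-invariant. Every continuous affine-invariant function on $\mathcal C$ attains its extrema, and $G$ attains its minimum on $\mathcal C\times\mathbb S^{n-1}$.
\end{lemma}

\begin{proof}
The set $\mathcal C_J=\{L\in\mathcal C:B^n\subset L\subset nB^n\}$ is compact: by Blaschke's theorem a sequence in it has a convergent subsequence, whose limit lies between $B^n$ and $nB^n$, hence in $\mathcal K^n_n$, hence in $\mathcal C$. By John's theorem every value of the function is taken on $\mathcal C_J$, and every value of $G$ on $\mathcal C\times\mathbb S^{n-1}$ is taken on $\mathcal C_J\times\mathbb S^{n-1}$.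
\end{proof}

\section{Shearing and resymmetrizing}\label{sec:step}

In this section and the next, $0<\lambda\le\frac12$, $\mathbb R^n=\mathbb R^{n-1}\times\mathbb R$ and $e=e_n$. Integrals without a domain are over $\mathbb R^{n-1}$.

\subsection{Profiles and the shear step}

A \emph{profile} is the chord length function $f$ in direction $e$ of a convex body $L$ of volume $1$. It is a probability density on $\mathbb R^{n-1}$, concave on the convex body $P_f=P_{e^\perp}L$, positive on $\operatorname{int}P_f$ and zero off $P_f$. Put
\[
S[f]=\{(x,t):x\in P_f,\ -\lambda f(x)\le t\le(1-\lambda)f(x)\}=S^\lambda_eL,\qquad J(f)=\int f^3\,dx\cdot\det\operatorname{Cov}(f).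
\]
By \eqref{eq:G}, $J(f)=12\,G(L,e)$.

To test a minimizer of $G$ we look at $S[f]$ from a direction close to $e$. Equivalently, we keep $e$ and shear the body. Fix a unit vector $v\in\mathbb R^{n-1}$, write $x_v=\langle x,v\rangle$, and for $|\delta|\le1$ let
\[
\Phi_\delta(x,t)=(x-\delta tv,t).
\]
Let $f^\delta$ be the profile of $\Phi_\delta S[f]$. If $(X,T)$ is uniform on $S[f]$, then $X-\delta Tv$ has density $f^\delta$. The shear spreads the density out, and the two factors of $J$ react in opposite ways: the variance in direction $v$ tends to grow and $\int f^3$ tends to fall. The whole proof is a comparison of these two effects at order $\delta^2$.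

The upper and the lower part of $S[f]$ are both vertical rescalings of the convex body
\[
\mathcal B=\{(x,\tau):x\in P_f,\ 0\le\tau\le f(x)\},
\]
and the shear moves them in opposite directions. For $|s|\le1$ let $I_s(x)=\{\tau:(x+s\tau v,\tau)\in\mathcal B\}$ and $p_s(x)=|I_s(x)|$. By convexity $I_s(x)$ is empty or an interval $[\tau_s(x),\tau_s(x)+p_s(x)]\subset[0,\max f]$, and $\tau_s(x)=0$ for $x\in P_f$. For fixed $\tau$ the substitution $y=x+s\tau v$ is a translation, so for bounded measurable $g$
\begin{equation}\label{eq:subst}
\int\!\!\int_{I_s(x)}g(x,\tau)\,d\tau\,dx=\int_{\mathcal B}g(y-s\tau v,\tau)\,dy\,d\tau .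
\end{equation}
To the pair $(f,\delta)$ we attach
\[
p=p_{(1-\lambda)\delta},\qquad q=p_{-\lambda\delta},\qquad\omega=(2-\lambda)p+(1+\lambda)q,\qquad D=\int(p-q)^2\omega\,dx .
\]

\begin{lemma}\label{lem:exact}
Let $f$ be a profile and $|\delta|\le1$.
\begin{enumerate}
\item[(a)] $f^\delta=(1-\lambda)p+\lambda q\le\max f$, and for $x\in P_f$ the chord of $\Phi_\delta S[f]$ over $x$ is $-\lambda q(x)\le t\le(1-\lambda)p(x)$.
\item[(b)] $\int(f^\delta)^3=(1-\lambda)\int p^3+\lambda\int q^3-\lambda(1-\lambda)D\le\int f^3-\lambda(1-\lambda)D$.
\end{enumerate}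
\end{lemma}

\begin{proof}
The chord over $x$ is $\{t:(x+\delta tv,t)\in S[f]\}$. For $t=(1-\lambda)\tau\ge0$ the condition reads $\tau\in I_{(1-\lambda)\delta}(x)$, and for $t=-\lambda\tau\le0$ it reads $\tau\in I_{-\lambda\delta}(x)$. This gives (a), since $p,q\le\max f$ and both intervals start at $0$ when $x\in P_f$.

For (b) put $a=1-\lambda$, $b=\lambda$, so $a+b=1$ and $\omega=(1+a)p+(1+b)q$. Using $a-a^3=ab(1+a)$ and $b-b^3=ab(1+b)$,
\[
ap^3+bq^3-(ap+bq)^3=ab\big[(1+a)p^3-3ap^2q-3bpq^2+(1+b)q^3\big].
\]
The bracket equals $(p-q)^2\omega$, in which the coefficient of $p^2q$ is $(1+b)-2(1+a)=-3a$ and that of $pq^2$ is $(1+a)-2(1+b)=-3b$. Integration gives the equality. Finally $0\le\tau-\tau_s\le\tau$ on $I_s(x)$, so by \eqref{eq:subst}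
\[
\int p_s^3=\int\!\!\int_{I_s(x)}3(\tau-\tau_s(x))^2\,d\tau\,dx\le\int_{\mathcal B}3\tau^2=\int f^3.\qedhere
\]
\end{proof}

So $D$ measures how far the sheared upper and lower parts have come apart, and mixing them lowers $\int f^3$ by at least $\lambda(1-\lambda)D$. We shall see that for small $\lambda$ this gain can be outweighed by the growth of the variance. The remedy is to resymmetrize and shear back. Without resymmetrization the second shear would restore $f$ exactly; the next lemma shows that resymmetrization moves the chords only by an amount with the same factor $\lambda(1-\lambda)$.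

\begin{lemma}\label{lem:back}
Let $f$ be a profile, $|\delta|\le1$, $f_1=f^\delta$ and $f_2=(f_1)^{-\delta}$. Let $(X,T)$ be uniform on $S[f]$ and $X_1=X-\delta Tv$. There is a measurable function $\sigma$ on $P_{f_1}\supset P_f$ with $|\sigma|\le\max f$ and
\[
\sigma=\lambda(1-\lambda)(q-p)\quad\text{on }P_f
\]
such that $X_2=X+\delta\,\sigma(X_1)\,v$ has density $f_2$.
\end{lemma}

\begin{proof}
The shear fixes $P_f\times\{0\}$, so $P_f\subset P_{f_1}$. Let $a(x)$ be the lower endpoint of the chord of $\Phi_\delta S[f]$ over $x\in P_{f_1}$; the function $a$ is convex. Put $\sigma=-\lambda f_1-a$. The map $(x,t)\mapsto(x,t+\sigma(x))$ translates each chord of $\Phi_\delta S[f]$ onto the chord of $S[f_1]$, and it preserves measure by Fubini's theorem. Since $(X_1,T)$ is uniform on $\Phi_\delta S[f]$, the point $(X_1,T_1)$ with $T_1=T+\sigma(X_1)$ is uniform on $S[f_1]$. Hence $X_1+\delta T_1v=X+\delta\sigma(X_1)v$ has density $f_2$. Both chords lie in the interval $[-\lambda\max f,(1-\lambda)\max f]$, so $|\sigma|\le\max f$. On $P_f$, Lemma~\ref{lem:exact}(a) gives $a=-\lambda q$ and $\sigma=\lambda q-\lambda\big((1-\lambda)p+\lambda q\big)=\lambda(1-\lambda)(q-p)$.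
\end{proof}

\subsection{A planar example: the kite}\label{sec:kite}

Let $n=2$, $v=1$ and $\ell(x)=1-|x|$ on $[-1,1]$. Then $\int\ell=1$, $\int\ell^2=\frac23$, $\int\ell^3=\frac12$, $\int x^2\ell=\frac16$, and $J(\ell)=\frac1{12}$. The body $S[\ell]$ is the kite with vertices $(\pm1,0)$, $(0,1-\lambda)$, $(0,-\lambda)$. We show by hand that two steps lower $J$ for every $\lambda>0$, while one step need not.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.6]
\draw[gray] (-1.15,0)--(1.15,0);
\draw[thick] (-1,0)--(0,.75)--(1,0)--(0,-.25)--cycle;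
\node at (0,-.55) {$S[\ell]$};
\begin{scope}[xshift=2.55cm]
\draw[gray] (-1.15,0)--(1.15,0);
\draw[thick] (-1,0)--(-.6,.75)--(1,0)--(.2,-.25)--cycle;
\draw[dashed] (-.6,-.083)--(-.6,.75);
\node at (0,-.55) {$\Phi_\delta S[\ell]$};
\end{scope}
\begin{scope}[xshift=5.1cm]
\draw[gray] (-1.15,0)--(1.15,0);
\draw[thick] (-1,0)--(-.6,.625)--(.2,.469)--(1,0)--(.2,-.156)--(-.6,-.208)--cycle;
\draw[dashed] (-.6,-.208)--(-.6,.625);
\node at (0,-.55) {$S[\ell^\delta]$};
\end{scope}
\end{tikzpicture}
\caption{One step for the kite with chord length $\ell(x)=1-|x|$, $\lambda=\frac14$ and $\delta=\frac45$. The shear $(x,t)\mapsto(x-\delta t,t)$ moves the upper apex to the left and the lower apex to the right. Then every vertical chord, such as the dashed one, is translated until one quarter of it lies below the horizontal axis.}\label{fig:kite}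
\end{figure}

Let $h_c$ be the tent of height $1$ on $[-1,1]$ with apex at $c$, so $h_c(x)=\frac{1-x}{1-c}$ for $x\ge c$ and $h_c(x)=\frac{1+x}{1+c}$ for $x\le c$. The shear moves only the apexes (Figure~\ref{fig:kite}), so $p=h_{-(1-\lambda)\delta}$, $q=h_{\lambda\delta}$ and $\int p^3=\int q^3=\frac12$. Let $|\delta|\le\frac12$. Outside the interval of length $|\delta|$ between the two apexes, $h_c=\ell\,(1+c\operatorname{sgn}x+O(c^2))$, and therefore
\[
p-q=-\delta\,\ell\operatorname{sgn}x+O(\delta^2)=\delta\,\ell\,\ell'+O(\delta^2).
\]
Inside that interval $p-q=O(|\delta|)$, and $\omega=3\ell+O(|\delta|)$ everywhere. Hence $D=3\delta^2\int\ell^3+O(|\delta|^3)=\frac32\delta^2+O(|\delta|^3)$.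

\emph{One step.} Put $\gamma=\frac12-\lambda$, so that $\lambda(1-\lambda)=\frac14-\gamma^2$. By symmetry $X$ and $T$ are uncorrelated. We have $E\,T=\gamma\int\ell^2=\frac23\gamma$ and $E\,T^2=\frac13\big((1-\lambda)^3+\lambda^3\big)\int\ell^3=\frac1{24}+\frac12\gamma^2$, so $\operatorname{Var}T=\frac1{24}+\frac1{18}\gamma^2$. With Lemma~\ref{lem:exact}(b),
\begin{align*}
J(\ell^\delta)&=\Big(\tfrac12-\tfrac32\big(\tfrac14-\gamma^2\big)\delta^2\Big)\Big(\tfrac16+\big(\tfrac1{24}+\tfrac1{18}\gamma^2\big)\delta^2\Big)+O(|\delta|^3)\\
&=\tfrac1{12}+\big(\tfrac5{18}\gamma^2-\tfrac1{24}\big)\delta^2+O(|\delta|^3).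
\end{align*}
For $\lambda=\frac12$ the functional decreases. For $\gamma^2>\frac3{20}$, that is, for small $\lambda$, it increases, and one step detects nothing.

\emph{Two steps.} Here $P_{\ell^\delta}=[-1,1]$, so $\sigma=\lambda(1-\lambda)(q-p)=O(|\delta|)$ everywhere. Since $X=X_1+O(|\delta|)$, $\ell^\delta=\ell+O(|\delta|)$ and $\int|x|\ell^2=\frac16$,
\[
\operatorname{Var}X_2=\tfrac16+2\delta\int x\,\sigma\,\ell^\delta+O(|\delta|^3)=\tfrac16+\tfrac13\lambda(1-\lambda)\delta^2+O(|\delta|^3).
\]
The second step does not increase the integral of the cube, by Lemma~\ref{lem:exact}(b). So $\ell_2=(\ell^\delta)^{-\delta}$ satisfies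
\begin{align*}
J(\ell_2)&\le\big(\tfrac12-\tfrac32\lambda(1-\lambda)\delta^2\big)\big(\tfrac16+\tfrac13\lambda(1-\lambda)\delta^2\big)+O(|\delta|^3)\\
&=\tfrac1{12}-\tfrac1{12}\lambda(1-\lambda)\delta^2+O(|\delta|^3).
\end{align*}
Gain and loss now carry the same factor $\lambda(1-\lambda)$, and the sign no longer depends on $\lambda$.

The example suggests what to expect for a planar minimizer $\ell$ with mean $0$, variance $1$ and $A=\int\ell^3$; the following is a guide only. Each step should have $D\approx N\delta^2$ with $N=3\int\ell^3\ell'^2$. If $\ell$ vanishes at the endpoints, integration by parts gives $3\int x\ell^2\ell'=-A$, so the two steps should raise the variance by $\frac23\lambda(1-\lambda)A\delta^2$. Minimality then says $2N\le\frac23A^2$. But the Cauchy--Schwarz inequality with weight $3\ell$ gives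
\[
A^2=\Big(\int x\cdot\ell\ell'\cdot3\ell\Big)^2\le3\int x^2\ell\cdot N=3N .
\]
So equality holds, $\ell\ell'$ is a multiple of $x$, and $\ell^2$ is a quadratic polynomial, as for the disk. For the kite the corresponding inequality $A^2\le3\int x^2\ell\cdot N$ reads $\frac14\le\frac34$; this slack is why the gain of the second step could be discarded above. In general both gains are needed. The rigorous proof must do without smoothness and without knowing that $\ell$ vanishes on the boundary.

\section{Proof of Theorem~\ref{thm:B} for $\lambda>0$}\label{sec:positive}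

\subsection{Expansions controlled by $D$}

The obstacle to the integration by parts above is the boundary. The shear pushes mass into a sliver of width $O(|\delta|)$ outside $P_f$, and if $f$ does not vanish on $\partial P_f$, this contributes terms of order $|\delta|$, as large as the main term. But then $D$ is large as well. For $f=1$ on $[-\frac12,\frac12]$ and $\delta>0$, on the interval of length $(1-\lambda)\delta$ to the left of $-\frac12$ we have $q=0$ while $p$ rises linearly from $0$ to $1$, so $D\ge\frac14(1-\lambda)\delta$. This suggests bounding all errors by $D$ itself. The bound is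
\[
\varepsilon=D^{2/3}+|\delta|^{2/3}D^{1/3},
\]
and the point is that $D=O(\delta^2)$ implies $\varepsilon=O(|\delta|^{4/3})$, which is smaller than $|\delta|$.

\begin{lemma}\label{lem:est}
Let $f$ be a profile with $f\le H$ and $P_f\subset HB^{n-1}$, let $|\delta|\le1$ and $\alpha\in\mathbb R$. With $O$-constants that depend only on $n$, $H$ and $\alpha$:
\begin{enumerate}
\item[(a)] $\int(p-q)^2=O(\varepsilon)$ and $\int_{\mathbb R^{n-1}\setminus P_f}(p+q)=O(\varepsilon)$;
\item[(b)] $\int x_v(p-q)f^\delta=-\frac13\delta\int f^3+O(\varepsilon)$;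
\item[(c)] $\int(p-q+\alpha\delta x_v)^2\omega=D-2\alpha\delta^2\int f^3+3\alpha^2\delta^2\int x_v^2f+O(|\delta|\varepsilon+|\delta|^3)$.
\end{enumerate}
\end{lemma}

\begin{proof}
If $p_s(x)>0$ with $|s|\le|\delta|$, then $x+s\tau v\in P_f$ for some $\tau\in[0,H]$. So $p$ and $q$ vanish outside $P_f^+=P_f+[-H|\delta|,H|\delta|]v\subset2HB^{n-1}$.

(a) Since $\omega\ge p+q\ge|p-q|$, we have $|p-q|^3\le(p-q)^2\omega$, and H\"older's inequality on $2HB^{n-1}$ gives $\int(p-q)^2=O(D^{2/3})$. Let $x\notin P_f$. If $p(x)$ and $q(x)$ were both positive, $P_f$ would contain points of the line $x+\mathbb Rv$ on both sides of $x$, and then $x$ by convexity. So one of them is zero, and $(p+q)^3\le(p-q)^2\omega$ at $x$. A line parallel to $v$ meets $P_f^+\setminus P_f$ in at most two intervals of length $H|\delta|$, and only lines that meet $HB^{n-1}$ occur, so $|P_f^+\setminus P_f|=O(|\delta|)$ by Fubini's theorem. H\"older's inequality gives $\int_{P_f^+\setminus P_f}(p+q)\le|P_f^+\setminus P_f|^{2/3}D^{1/3}=O(|\delta|^{2/3}D^{1/3})$.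

(b) Let $s\in\{(1-\lambda)\delta,-\lambda\delta\}$. Write $p_s^2=2\int_{I_s}(\tau-\tau_s)\,d\tau$ and recall that $\tau_s=0$ on $P_f$ and $0\le\tau_s\le H$. By \eqref{eq:subst} and (a),
\[
\int x_vp_s^2=2\int_{\mathcal B}(y_v-s\tau)\tau\,dy\,d\tau-2\int_{P_f^+\setminus P_f}x_v\tau_sp_s\,dx=\int x_vf^2-\frac23s\int f^3+O(\varepsilon).
\]
The two values of $s$ differ by $\delta$, so
\begin{equation}\label{eq:squares}
\int x_v(p^2-q^2)=-\frac23\delta\int f^3+O(\varepsilon).
\end{equation}
Since $f^\delta=\frac12(p+q)+(\frac12-\lambda)(p-q)$, we have $(p-q)f^\delta=\frac12(p^2-q^2)+(\frac12-\lambda)(p-q)^2$, and (b) follows from \eqref{eq:squares} and (a).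

(c) Since $\omega=\frac32(p+q)+(\frac12-\lambda)(p-q)$, we have $(p-q)\omega=\frac32(p^2-q^2)+(\frac12-\lambda)(p-q)^2$, so $\int x_v(p-q)\omega=-\delta\int f^3+O(\varepsilon)$. By \eqref{eq:subst}, $\int x_v^2p_s=\int_{\mathcal B}(y_v-s\tau)^2=\int x_v^2f+O(|\delta|)$, and the coefficients in $\omega$ add up to $3$, so $\int x_v^2\omega=3\int x_v^2f+O(|\delta|)$. Expanding the square gives (c).
\end{proof}

Part (c) is the Cauchy--Schwarz inequality of Section~\ref{sec:kite} with its defect made explicit: the left side is nonnegative, and it will turn out to be small.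

\subsection{The minimizer}

Let $\mathcal C$ be as in Theorem~\ref{thm:B} and let $\mathcal F$ be the set of profiles of bodies in $\mathcal C$ of volume $1$. If $f\in\mathcal F$, then $S[f]\in\mathcal C$ by stability under $S^\lambda_e$, then $\Phi_\delta S[f]\in\mathcal C$ by affine invariance, and so $f^\delta\in\mathcal F$.

By Lemma~\ref{lem:extrema}, $G$ has a minimizer $(K_*,u_*)$ on $\mathcal C\times\mathbb S^{n-1}$. After a rotation and a dilation, $u_*=e$ and $|K_*|=1$. A map $(x,t)\mapsto(Cx+d,t/|\det C|)$ preserves the volume, the direction $e$ and the value of $G$, and it acts on the horizontal component of a random point by $X\mapsto CX+d$. So we may assume that the profile $\ell$ of $K_*$ has mean $0$ and covariance $I_{n-1}$. This normalization does not involve $v$. Put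
\[
P=P_\ell,\qquad A=\int\ell^3=J(\ell).
\]
Then $A\le J(f)$ for all $f\in\mathcal F$. We must show that $S[\ell]\in\mathcal C$ is an affine image of $E_\lambda$.

Fix $v$. For $|\delta|\le1$ let $\ell_1=\ell^\delta$ and $\ell_2=(\ell_1)^{-\delta}$, both in $\mathcal F$. Let $p,q,\omega,D_1$ belong to $(\ell,\delta)$ and $p',q',\omega',D_2$ to $(\ell_1,-\delta)$. Let $X,T,X_1,X_2,\sigma$ be as in Lemma~\ref{lem:back} for $f=\ell$, and for $i=1,2$ put $A_i=\int\ell_i^3$ and $V_i=\operatorname{Var}\langle X_i,v\rangle$. If $\ell\le H_0$ and $P\subset H_0B^{n-1}$, then $\ell_1\le H_0$ and $P_{\ell_1}\subset2H_0B^{n-1}$. So Lemma~\ref{lem:est} applies to both steps with $H=2H_0$, and all $O$-constants below are independent of $\delta$.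

The vectors $X_1$ and $X_2$ differ from $X$ by multiples of $v$. In an orthonormal basis starting with $v$, the matrix $\operatorname{Cov}(X_i)$ therefore has diagonal blocks $V_i$ and $I_{n-2}$ and some off-diagonal column $b_i$, and its determinant is $V_i-|b_i|^2\le V_i$. Minimality gives $A\le J(\ell_i)\le A_iV_i$. Since $1-1/V\le V-1$ for $V>0$, Lemma~\ref{lem:exact}(b) yields
\begin{align}
0\le\lambda(1-\lambda)D_1&\le A-A_1\le A(V_1-1),\label{eq:one}\\
\lambda(1-\lambda)(D_1+D_2)&\le A-A_2\le A(V_2-1).\label{eq:two}
\end{align}

\subsection{The first step gives the order of magnitude}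

We have $V_1=1-2\delta\kappa+\delta^2\operatorname{Var}T$, where $\kappa$ is the covariance of $\langle X,v\rangle$ and $T$. By \eqref{eq:one}, $V_1\ge1$ for small $\delta$ of either sign, so $\kappa=0$. Since $\lambda(1-\lambda)>0$, \eqref{eq:one} now gives
\begin{equation}\label{eq:apriori}
D_1=O(\delta^2),\qquad A_1=A+O(\delta^2),
\end{equation}
and the error $\varepsilon_1$ of the first step is $O(|\delta|^{4/3})$.

\begin{remark}
The constant in \eqref{eq:one} is $D_1\le A\operatorname{Var}T\,\delta^2/(\lambda(1-\lambda))$, and the argument below needs $\frac13A^2\delta^2$. Given $X$, the variable $T$ is uniform on an interval of length $\ell(X)$ with midpoint $(\frac12-\lambda)\ell(X)$, so $\operatorname{Var}T\ge\frac1{12}E\,\ell(X)^2=\frac A{12}$, with equality for $\lambda=\frac12$. Thus one step gives the required constant for $\lambda=\frac12$ and a strictly larger one for every $\lambda<\frac12$.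
\end{remark}

\subsection{The second step gives the sharp constant}

Since $X_2=X+\delta\sigma(X_1)v$, $E\langle X,v\rangle=0$ and $\langle X,v\rangle=\langle X_1,v\rangle+\delta T$,
\[
V_2=1+2\delta\int x_v\,\sigma\,\ell_1+2\delta^2E\big[T\sigma(X_1)\big]+\delta^2\operatorname{Var}\sigma(X_1).
\]
On $P$ we have $|\sigma|\le|p-q|$ and $\ell_1\le H$; off $P$ we have $|\sigma|\le H$ and $\ell_1\le p+q$. By Lemma~\ref{lem:est}(a),
\[
E\,\sigma(X_1)^2=\int\sigma^2\ell_1\le H\int(p-q)^2+H^2\int_{\mathbb R^{n-1}\setminus P}(p+q)=O(|\delta|^{4/3}).
\]
Since $|T|\le H$, it follows that $E[T\sigma(X_1)]=O(|\delta|^{2/3})$, and the last two terms of $V_2$ are $O(|\delta|^{8/3})$. In the remaining integral we replace $\sigma$ by $\lambda(1-\lambda)(q-p)$. The two agree on $P$ and are bounded by $H$, so the error is $O\big(\int_{\mathbb R^{n-1}\setminus P}(p+q)\big)=O(|\delta|^{4/3})$. Lemma~\ref{lem:est}(b) gives $\int x_v\sigma\ell_1=\frac13\lambda(1-\lambda)A\delta+O(|\delta|^{4/3})$, hence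
\[
V_2=1+\tfrac23\lambda(1-\lambda)A\,\delta^2+O(|\delta|^{7/3}).
\]
We insert this in \eqref{eq:two} and divide by $\lambda(1-\lambda)>0$:
\begin{equation}\label{eq:sum}
D_1+D_2\le\tfrac23A^2\delta^2+O(|\delta|^{7/3}).
\end{equation}
In particular $D_2=O(\delta^2)$, and the error $\varepsilon_2$ of the second step is also $O(|\delta|^{4/3})$.

Now apply Lemma~\ref{lem:est}(c) with $\alpha=A/3$ to both steps. For $(\ell,\delta)$ we have $\int\ell^3=A$ and $\int x_v^2\ell=1$. For $(\ell_1,-\delta)$ we have $A_1=A+O(\delta^2)$ by \eqref{eq:apriori} and $\int x_v^2\ell_1=E(\langle X,v\rangle-\delta T)^2=1+O(|\delta|)$. In both cases the two explicit terms combine to $-\frac23A^2\delta^2+\frac13A^2\delta^2$ up to $O(|\delta|^3)$, so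
\begin{align*}
Q_1&:=\int\Big(p-q+\frac A3\delta x_v\Big)^2\omega=D_1-\tfrac13A^2\delta^2+O(|\delta|^{7/3}),\\
Q_2&:=\int\Big(p'-q'-\frac A3\delta x_v\Big)^2\omega'=D_2-\tfrac13A^2\delta^2+O(|\delta|^{7/3}).
\end{align*}
By \eqref{eq:sum}, $Q_1+Q_2\le O(|\delta|^{7/3})$. Both terms are nonnegative, hence
\begin{equation}\label{eq:Q}
Q_1=O(|\delta|^{7/3}).
\end{equation}

\subsection{The differential equation for $\ell$}

A concave function is locally Lipschitz and almost everywhere differentiable in the interior of its domain. Let $x\in\operatorname{int}P$ be a point of differentiability of $\ell$. For small $|s|$ the points $x+s\tau v$ with $0\le\tau\le\max\ell$ lie in $\operatorname{int}P$. The function $g(\tau)=\ell(x+s\tau v)-\tau$ is continuous on $[0,\max\ell]$, satisfies $g(\max\ell)\le0$, and $\{g\ge0\}=I_s(x)=[0,p_s(x)]$. Hence $g(p_s(x))=0$, that is, $p_s(x)=\ell(x+sp_s(x)v)$. It follows that $p_s(x)\to\ell(x)$ and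
\[
p_s(x)=\ell(x)+s\,\ell(x)\,\partial_v\ell(x)+o(s)\qquad(s\to0).
\]
So $(p-q)/\delta\to\ell\,\partial_v\ell$ and $\omega\to3\ell$ almost everywhere in $\operatorname{int}P$. Divide \eqref{eq:Q} by $\delta^2$ and apply Fatou's lemma along a sequence $\delta_k\to0$:
\[
\int_P\Big(\ell\,\partial_v\ell+\frac A3x_v\Big)^2\,3\ell\,dx=0 .
\]
Since $\ell>0$ on $\operatorname{int}P$, we get $\ell\,\partial_v\ell=-\frac A3x_v$ almost everywhere there. Letting $v$ run through an orthonormal basis, we see that the locally Lipschitz function $\ell^2+\frac A3|x|^2$ has gradient $0$ almost everywhere in $\operatorname{int}P$. Such a function is constant: by Fubini's theorem it is constant along almost every chord in a given direction, and by continuity along every one. So there is $R\in\mathbb R$ with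
\begin{equation}\label{eq:quad}
\ell(x)^2=R-\tfrac A3|x|^2\qquad(x\in\operatorname{int}P).
\end{equation}

\subsection{The domain $P$ is a ball}

Equation \eqref{eq:quad} shows only that $P$ lies in the ball of radius $r_0=\sqrt{3R/A}$ about $0$; a priori $P$ could be smaller. What excludes this is that the coefficient $\frac A3$ is tied to $P$ by $A=\int\ell^3$ and $\operatorname{Cov}(\ell)=I_{n-1}$, which forces a boundary term to vanish.

The function $F(x)=\big(R-\frac A3|x|^2\big)_+^{3/2}$ is $C^1$ on $\mathbb R^{n-1}$. On $\operatorname{int}P$ we have $F=\ell^3$ and $\langle x,\nabla F\rangle=-A|x|^2\ell$. Since $\int|x|^2\ell=n-1$ is the trace of the covariance,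
\[
\int_P\big((n-1)F+\langle x,\nabla F\rangle\big)\,dx=(n-1)A-A(n-1)=0 .
\]
The origin is an interior point of $P$. Otherwise some $w\ne0$ has $\langle x,w\rangle\le0$ on $P$, with strict inequality on $\operatorname{int}P$, and then $\int\langle x,w\rangle\ell<0$, although $\ell$ has mean $0$. Let $\rho(\theta)=\max\{r:r\theta\in P\}$ be the radial function of $P$, which is continuous and positive on $\mathbb S^{n-2}$. From $\frac d{dr}\big(r^{n-1}F(r\theta)\big)=r^{n-2}\big((n-1)F+\langle x,\nabla F\rangle\big)(r\theta)$ and polar coordinates we obtain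
\[
\int_{\mathbb S^{n-2}}\rho(\theta)^{n-1}F(\rho(\theta)\theta)\,d\theta=0,
\]
a sum over two points if $n=2$. The integrand is continuous and nonnegative, so $F(\rho(\theta)\theta)=0$ and $\rho(\theta)\ge r_0$ for all $\theta$. Hence $P=r_0B^{n-1}$ and $\ell(x)=\sqrt{A/3}\,\sqrt{r_0^2-|x|^2}$ on $\operatorname{int}P$. For $y\in\partial P$ concavity gives $\ell((1-\eta)y)\ge(1-\eta)\ell(y)$, and $\eta\downarrow0$ gives $\ell(y)=0$, so the formula holds on $P$. Thus $S[\ell]$ is the image of $E_\lambda$ under $(x,t)\mapsto(r_0x,\sqrt{A/3}\,r_0t)$, and $E_\lambda\in\mathcal C$. This proves Theorem~\ref{thm:B} for $\lambda>0$. \qed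

\section{Proof of Theorem~\ref{thm:B} for $\lambda=0$}\label{sec:zero}

For $\lambda=0$ the inequalities \eqref{eq:one} and \eqref{eq:two} say nothing about $D_1$ and $D_2$, and the triangles show that no quadric can be expected. We use instead that shaking is monotone and that a simplex is fixed by many shakings.

For $L\in\mathcal K^n_n$ let $\Delta(L)$ be the maximal volume of a simplex contained in $L$, divided by $|L|$. This function is affine-invariant. It is continuous: the volume of $\operatorname{conv}(x_0,\dots,x_n)$ is uniformly continuous on bounded sets of $(n+1)$-tuples, and if $L$ and $M$ have Hausdorff distance $\eta$, each point of one is within $\eta$ of a point of the other. By Lemma~\ref{lem:extrema} some $K\in\mathcal C$ maximizes $\Delta$ on $\mathcal C$, and after an affine map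
\[
T=\operatorname{conv}(0,e_1,\dots,e_n)=\{x:x_1,\dots,x_n\ge0,\ x_1+\dots+x_n\le1\}
\]
is a simplex of maximal volume in $K$. Maximality is used only through the following fact.
\begin{enumerate}
\item[$(*)$] If $M\in\mathcal C$, $|M|=|K|$ and $T\subset M$, then $y_1\le1$ for all $y\in M$.
\end{enumerate}
Indeed, $\operatorname{conv}(0,y,e_2,\dots,e_n)\subset M$ has volume $|y_1|/n!$, and $\Delta(M)\le\Delta(K)=|T|/|K|$ with $|T|=1/n!$.

Fact $(*)$ bounds one coordinate, while we want to bound the sum of the coordinates. Oblique shakings convert the sum into the first coordinate. For a hyperplane $\mathcal H$ and a vector $w$ not parallel to it, let $\operatorname{Sh}_{w,\mathcal H}L$ be obtained by translating each chord of $L$ parallel to $w$ along its line to the position $\{h+\tau w:0\le\tau\le c\}$ with $h\in\mathcal H$. With $u=w/|w|$ write $\mathcal H=\{y+\alpha(y)u:y\in u^\perp\}$, where $\alpha$ is affine. Then $\operatorname{Sh}_{w,\mathcal H}L$ is the image of $S^0_uL$ under the volume-preserving affine map $y+tu\mapsto y+(t+\alpha(y))u$. So $\operatorname{Sh}_{w,\mathcal H}$ maps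 $\mathcal C$ to $\mathcal C$ and preserves volume. It is monotone under inclusion, since a larger body has longer chords. Let $\mathcal H_i=\{x_i=0\}$ and $w_i=e_i-e_1$ for $i\ge2$.

\begin{example}
Let $n=2$ and let $M=[0,1]^2\supset T$, which respects the bound in $(*)$ in both coordinates. The line through $(h,0)$ parallel to $w_2=(-1,1)$ meets $M$ in a parameter interval of length $\min(h,2-h)$ for $0\le h\le2$. So $\operatorname{Sh}_{w_2,\mathcal H_2}M$ is the triangle with vertices $0$, $2e_1$, $e_2$. It still contains $T$, and the corner $(1,1)$ has produced the point $2e_1$, which violates the bound.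
\end{example}

The simplex $T$ is fixed by the shakings that we need. First, $\operatorname{Sh}_{e_i,\mathcal H_i}T=T$, because decreasing the $i$th coordinate of a point of $T$ to $0$ stays in $T$, so the chords parallel to $e_i$ start on $\mathcal H_i$. Second, $\operatorname{Sh}_{w_i,\mathcal H_i}T=T$ for $i\ge2$. For $h\in\mathcal H_i$ the point $h+\tau w_i$ has $i$th coordinate $\tau$, first coordinate $h_1-\tau$, and the remaining coordinates and the coordinate sum of $h$. So the chord of $T$ on this line is empty or equals $\{h+\tau w_i:0\le\tau\le h_1\}$.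

Let $U=\operatorname{Sh}_{e_n,\mathcal H_n}\cdots\operatorname{Sh}_{e_1,\mathcal H_1}K\in\mathcal C$. By monotonicity $T\subset U$. Moreover all points of $U$ have nonnegative coordinates: shaking along $e_i$ produces $x_i\ge0$, and a later shaking along $e_j$ changes only the $j$th coordinate. Put $U_1=U$ and $U_i=\operatorname{Sh}_{w_i,\mathcal H_i}U_{i-1}$ for $i=2,\dots,n$. Then $T\subset U_n\in\mathcal C$ and $|U_n|=|K|$.

Let $z\in U$, and put $z^{(1)}=z$ and $z^{(i)}=z^{(i-1)}-z_iw_i$. The moves before the $i$th change only the coordinates $1,\dots,i-1$, so the $i$th coordinate of $z^{(i-1)}$ is $z_i$ and $z^{(i)}\in\mathcal H_i$. If $z^{(i-1)}\in U_{i-1}$, the line through it parallel to $w_i$ meets $U_{i-1}$, and the shaken chord starts at the point of this line in $\mathcal H_i$, which is $z^{(i)}$. By induction $z^{(n)}=(z_1+\dots+z_n)e_1\in U_n$, and $(*)$ gives $z_1+\dots+z_n\le1$. Hence $U\subset T$, so $T=U\in\mathcal C$. \qed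

\section{Invariant bodies}\label{sec:class}

It remains to test the candidates. For $E_\lambda$ we count quadrics in the boundary. An \emph{ellipsoidal surface} is the boundary of an ellipsoid.

\begin{lemma}\label{lem:quadric}
Let $Q,Q'\subset\mathbb R^n$ be ellipsoidal surfaces. If $Q'$ contains a nonempty relatively open subset of $Q$, then $Q=Q'$.
\end{lemma}

\begin{proof}
After an affine map $Q=\mathbb S^{n-1}$. Let $Q'=\{g=0\}$, where $g=g_2+g_1+g_0\ne0$ is a quadratic polynomial with $g_j$ homogeneous of degree $j$, and let $y_0$ be a point of the open subset. On a great circle through $y_0$, $g$ is a trigonometric polynomial that vanishes on an arc, hence on the circle. These circles cover the sphere, so $g=0$ on $\mathbb S^{n-1}$. Comparing $y$ and $-y$ gives $g_1=0$. Then $g_2=-g_0$ on the sphere, so $g(y)=-g_0(|y|^2-1)$ by homogeneity, with $g_0\ne0$.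
\end{proof}

\begin{proposition}\label{prop:E}
For $n\ge2$ and $0<\lambda<\frac12$ the body $E_\lambda$ is not $\lambda$-invariant.
\end{proposition}

\begin{proof}
For $r\in\mathbb R$ let $\beta(r)=1-\lambda$ if $r\ge0$ and $\beta(r)=\lambda$ if $r<0$. Then $E_\lambda=\{|x|^2+t^2/\beta(t)^2\le1\}$, and $\partial E_\lambda$ lies in the union of the two ellipsoidal surfaces $|x|^2+t^2/c^2=1$, $c\in\{\lambda,1-\lambda\}$. So the boundary of an affine image of $E_\lambda$ is covered by two ellipsoidal surfaces $Q',Q''$.

Write $x=(x_1,x')$, with $x'$ absent if $n=2$. The chord of $E_\lambda$ parallel to $e_1$ over $(x',t)$ has length $2\sqrt{1-|x'|^2-t^2/\beta(t)^2}$. Hence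
\[
M:=S^\lambda_{e_1}E_\lambda=\Big\{\frac{x_1^2}{4\beta(x_1)^2}+|x'|^2+\frac{t^2}{\beta(t)^2}\le1\Big\}.
\]
In each of the four open quadrants given by the signs of $x_1$ and $t$, the boundary of $M$ is the part $W_{a,b}$ in that quadrant of the surface
\[
Q_{a,b}=\Big\{\frac{x_1^2}{4a^2}+|x'|^2+\frac{t^2}{b^2}=1\Big\},
\]
and all four pairs $(a,b)\in\{\lambda,1-\lambda\}^2$ occur. Each $W_{a,b}$ is nonempty and relatively open in $Q_{a,b}$. The surface $Q_{a,b}$ meets the $x_1$-axis at $\pm2a$ and the $t$-axis at $\pm b$, so the four surfaces are distinct; this is where $\lambda\ne\frac12$ is used.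

Suppose $\partial M\subset Q'\cup Q''$. Either $W_{a,b}\subset Q'$, or $W_{a,b}\setminus Q'$ is a nonempty relatively open subset of $Q_{a,b}$ contained in $Q''$. By Lemma~\ref{lem:quadric}, $Q_{a,b}\in\{Q',Q''\}$ for all four pairs, which is impossible. So $M$ is not an affine image of $E_\lambda$.
\end{proof}

\begin{proposition}\label{prop:simplex}
For $n\ge3$ a simplex is not $0$-invariant.
\end{proposition}

\begin{proof}
Let $K=\operatorname{conv}(v_0,\dots,v_n)$. By affine independence the map $c\mapsto\sum c_iv_i$ is a bijection from $\{c\in\mathbb R^{n+1}:\sum c_i=0\}$ onto $\mathbb R^n$. Let $c^*=(1,1,-1,-1,0,\dots,0)$, which needs $n\ge3$, let $u$ be the unit vector in the direction of $v_0+v_1-v_2-v_3$, and let $\pi=P_{u^\perp}$. For $\sum c_i=0$ we have $\sum c_i\pi v_i=0$ exactly when $\sum c_iv_i\in\mathbb Ru$, that is, when $c$ is a multiple of $c^*$. If some $\pi v_i$ were a convex combination of the other $\pi v_j$, there would be such a $c$ with exactly one positive entry; but every nonzero multiple of $c^*$ has two. So the $(n-1)$-dimensional polytope $\pi K$ has $n+1$ vertices;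 for $n=3$ it is a parallelogram with diagonals $\pi v_0\pi v_1$ and $\pi v_2\pi v_3$. The body $S^0_uK$ lies in the half-space $\langle y,u\rangle\ge0$ and meets $u^\perp$ in $\pi K$, so $\pi K$ is an $(n-1)$-dimensional face of it. A facet of an $n$-simplex has $n$ vertices. Hence $S^0_uK$ is not a simplex.
\end{proof}

\begin{lemma}\label{lem:class}
For $K\in\mathcal K^n_n$ the set of all affine images of $K$ is closed in $\mathcal K^n_n$.
\end{lemma}

\begin{proof}
Let $\Phi_ky=A_ky+c_k$ and $\Phi_kK\to M\in\mathcal K^n_n$. Choose $y_0+rB^n\subset K$ and $R$ with $\Phi_kK\subset RB^n$ for all $k$. For unit vectors $w$ the points $\Phi_k(y_0\pm rw)$ lie in $RB^n$, so $|A_kw|\le R/r$, and $c_k=\Phi_ky_0-A_ky_0$ is bounded. Along a subsequence $\Phi_k\to\Phi$, and $M=\Phi K$. The map $\Phi$ is invertible because $|\det A_k|=|\Phi_kK|/|K|\to|M|/|K|>0$.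
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}]
Examples~\ref{ex:ellipsoid} and~\ref{ex:triangle} give the ``if'' part. Let $K$ be $\lambda$-invariant and let $\mathcal C$ be the set of its affine images. It is affine-invariant and closed by Lemma~\ref{lem:class}. By Lemma~\ref{lem:affine} every $L\in\mathcal C$ is $\lambda$-invariant, so $S^\lambda_uL\in\mathcal C$ for all $u$, and Theorem~\ref{thm:B} applies. If $\lambda=\frac12$, then $\mathcal C$ contains the ellipsoid $E_{1/2}$, so $K$ is an ellipsoid. If $0<\lambda<\frac12$, then $E_\lambda\in\mathcal C$ would be $\lambda$-invariant, against Proposition~\ref{prop:E}; so this case does not occur. If $\lambda=0$, then $K$ is a simplex, and Proposition~\ref{prop:simplex} gives $n=2$.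
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:C}]
Let $\mathcal D$ be the set of all bodies $\Phi S^\lambda_{u_m}\cdots S^\lambda_{u_1}K$ with $m\ge1$, $u_i\in\mathbb S^{n-1}$ and $\Phi$ invertible affine. It is affine-invariant, and by Lemma~\ref{lem:affine} it is stable under every $S^\lambda_u$. Its closure $\mathcal C$ in $\mathcal K^n_n$ has the same two properties, because invertible affine maps and the maps $S^\lambda_u$ (Lemma~\ref{lem:cont}) are continuous on $\mathcal K^n_n$. By Theorem~\ref{thm:B}, $\mathcal C$ contains $E_\lambda$, respectively a simplex, and this body is a limit of elements of $\mathcal D$.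
\end{proof}

\begin{thebibliography}{1}
\bibitem{KS} Christian Kipp and \'Ad\'am Sagmeister, \emph{Random convergence of generalized Steiner processes}, arXiv:2610.05113 (2026).
\end{thebibliography}
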